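\title{Localized Fourier restriction to quadrics over prime fields: a counterexample from class field towers}

\begin{abstract}
Let $Q$ be a nondegenerate quadratic form on $\mathbb F_p^{2m}$ and let $S_j=\{Q=j\}$, $j\ne0$. We study the largest norm $p^{\Lambda(\vartheta)}$ of the restriction operator $g\mapsto\widehat g|_{S_j}$ on functions supported on at most $p^{\vartheta}$ points. Point masses and affine subspaces of $S_j$ suggest the value $\Phi_m(\vartheta)=\max\{0,\min\{\frac{\vartheta-m}2,\frac12\}\}$. We show that the bound $\Lambda(\vartheta)\le\Phi_m(\vartheta)+\varepsilon$ is false for every $m\ge1$: for the split form it fails at $\vartheta=m$ by a fixed power of $p$, for every sufficiently large prime $p$. The counterexample imitates a subfield. It is built from the ring of integers of a totally real field of degree comparable to $\log p$, of bounded root discriminant, in which $p$ splits completely.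
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The localized restriction exponent}

Let $m\ge1$, let $p$ be an odd prime, and let $Q$ be a nondegenerate quadratic form on $\mathbb F_p^{2m}$, with bilinear form $B(x,y)=Q(x+y)-Q(x)-Q(y)$. Put $\chi(t)=e^{2\pi it/p}$ for $t\in\mathbb F_p$. For $g:\mathbb F_p^{2m}\to\mathbb C$ let
\[
\widehat g(\xi)=\sum_{x\in\mathbb F_p^{2m}}g(x)\chi(-B(x,\xi)),\qquad \|g\|_2^2=\sum_{x}|g(x)|^2 .
\]
For $j\in\mathbb F_p^\times$ let $S_j=S_j(Q)=\{\xi:Q(\xi)=j\}$. It carries the normalized counting measure $d\sigma_j$, and we write $\|h\|_{L^2(S_j)}^2=|S_j|^{-1}\sum_{\xi\in S_j}|h(\xi)|^2$. For $0\le\vartheta\le2m$ the \emph{localized restriction exponent} is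
\[
\Lambda_{S_j}(\vartheta)=\log_p\,\sup\left\{\frac{\|\widehat g\|_{L^2(S_j)}}{\|g\|_2}:\ g\ne0,\ |\operatorname{supp}g|\le p^{\vartheta}\right\}.
\]
Thus $p^{\Lambda_{S_j}(\vartheta)}$ is the largest of the operator norms $\mathcal R_j(F)$ of $g\mapsto\widehat g|_{S_j}$ from $L^2(F)$ to $L^2(S_j,d\sigma_j)$, over nonempty sets $F$ with $|F|\le p^{\vartheta}$. The adjoint operator is $f\mapsto(f\,d\sigma_j)^\vee|_F$, where $(f\,d\sigma_j)^\vee(x)=|S_j|^{-1}\sum_{\xi\in S_j}f(\xi)\chi(B(x,\xi))$. So the exponent also measures how much of the mass of an extension $(f\,d\sigma_j)^\vee$ can sit on $p^{\vartheta}$ points.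

Three simple computations show what to expect. The function $\Lambda_{S_j}$ is nondecreasing, and the point mass at $0$ has $\widehat g=1$, so $\Lambda_{S_j}\ge0$. At the other end, Plancherel's identity $\sum_\xi|\widehat g(\xi)|^2=p^{2m}\|g\|_2^2$ and the count $|S_j|=p^{2m-1}\mp p^{m-1}\ge\frac23p^{2m-1}$ (Lemma~\ref{lem:sums}) give
\begin{equation}\label{eq:plancherel}
\|\widehat g\|_{L^2(S_j)}^2\le\frac{p^{2m}}{|S_j|}\,\|g\|_2^2\le\tfrac32\,p\,\|g\|_2^2 ,
\end{equation}
so the exponent is essentially at most $\frac12$. In between, let first $m=1$ and $1\le\vartheta\le2$. Take any $F$ with $\lfloor p^{\vartheta}\rfloor$ points, a point $\xi_0\in S_j$, and $g(x)=1_F(x)\chi(B(x,\xi_0))$. Then $\widehat g(\xi_0)=|F|=\|g\|_2^2$, and this single point of the conic gives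
\[
\frac{\|\widehat g\|^2_{L^2(S_j)}}{\|g\|_2^2}\ge\frac{|F|}{|S_j|}\ge\frac{p^{\vartheta}/2}{2p}=\tfrac14\,p^{\vartheta-1}.
\]
For general $m$ the point is replaced by an affine subspace of dimension $m-1$ contained in $S_j$. This is done in Lemma~\ref{lem:lift}, which costs a further factor $2$ and turns the last bound into $\frac18p^{\vartheta-m}$ for $m\le\vartheta\le m+1$. Together with monotonicity, these examples give $\Lambda_{S_j}(\vartheta)\ge\Phi_m(\vartheta)-\frac12\log_p8$ for all $\vartheta$, where
\[
\Phi_m(\vartheta)=\max\Big\{0,\min\Big\{\frac{\vartheta-m}2,\frac12\Big\}\Big\}.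
\]
Over a field with a large subfield one can do better (Example~\ref{ex:subfield}). A prime field has no proper subfield, and the most obvious substitute, a box of integer points, gains only a factor $p^{o(1)}$ (Example~\ref{ex:box}). One may therefore guess that $\Phi_m$ is the truth over $\mathbb F_p$. This is the problem posed in \cite{PX}.

\medskip
\noindent\textbf{Problem.} \emph{Fix $m\ge1$. Is it true that for every $\varepsilon>0$ there is $p_0(m,\varepsilon)$ such that, for every odd prime $p\ge p_0(m,\varepsilon)$ and every nondegenerate quadratic form $Q$ on $\mathbb F_p^{2m}$,}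
\begin{equation}\label{eq:problem}
\sup_{j\in\mathbb F_p^\times}\Lambda_{S_j}(\vartheta)\le\Phi_m(\vartheta)+\varepsilon\qquad\text{for all }0\le\vartheta\le2m\,?
\end{equation}

\subsection{Results}

Let $\mathbb H(x,y)=xy$ be the hyperbolic plane and let $N$ be the norm form $x\mapsto x^{p+1}$ of $\mathbb F_{p^2}/\mathbb F_p$, viewed as a quadratic form on $\mathbb F_p^2$. Up to isometry there are exactly two nondegenerate forms on $\mathbb F_p^{2m}$: the \emph{plus type} (or split form) $\mathbb H^m$ and the \emph{minus type} $N\oplus\mathbb H^{m-1}$.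

\begin{theorem}\label{thm:main}
Let $\Delta=1$, or let $\Delta>1$ be the discriminant of a real quadratic field. There is $\tau_0=\tau_0(\Delta)\ge1$, independent of $m,p,Q,\vartheta$, such that with $c_0=1/(8\tau_0)$ the following holds for every $m\ge1$, every odd prime $p$ and every $\vartheta\in[m,m+1)$ with $(m+1-\vartheta)\log p\ge4\tau_0$. If $\Delta=1$ and $Q$ is of plus type, or if $\Delta>1$, $p$ is inert in $\mathbb Q(\sqrt\Delta)$ and $Q$ is of minus type, then
\[
\sup_{j\ne0}\Lambda_{S_j}(\vartheta)\ \ge\ \frac{\vartheta-m}2+c_0\,(m+1-\vartheta)=\Phi_m(\vartheta)+c_0\,(m+1-\vartheta).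
\]
\end{theorem}

\begin{corollary}\label{cor:no}
The answer to the Problem is negative for every $m\ge1$.
\end{corollary}

\begin{proof}
Take $\Delta=1$, $\vartheta=m$, $\varepsilon=c_0/2$. For every prime $p\ge e^{4\tau_0}$ and $Q=\mathbb H^m$ we have $\sup_j\Lambda_{S_j}(m)\ge c_0>\varepsilon=\Phi_m(m)+\varepsilon$, so no $p_0(m,\varepsilon)$ exists.
\end{proof}

The second theorem is not needed for the counterexample. It locates the range of $\vartheta$ in which \eqref{eq:problem} can fail.

\begin{theorem}\label{thm:compl}
Let $\Psi_m(\vartheta)=\max\{0,\min\{\frac{\vartheta-m}2+\frac14,\frac12\}\}$.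
\begin{enumerate}
\item[(i)] For all $m$, all odd $p$, all $Q$, $j\ne0$ and $\vartheta$ we have $\Lambda_{S_j}(\vartheta)\le\Psi_m(\vartheta)+\log_p2$. Hence the inequality in \eqref{eq:problem} holds, uniformly, for $\vartheta\in[0,m-\frac12]\cup[m+1,2m]$.
\item[(ii)] $\Lambda_{S_j}(\vartheta)$ does not depend on $j\in\mathbb F_p^\times$. Hence Theorem~\ref{thm:main} holds for every single $j\ne0$.
\item[(iii)] For $p,Q$ as in Theorem~\ref{thm:main}, if $p\ge e^{4\tau_0}$ and $m-2c_0<\vartheta\le m$, then
\[
\sup_{j\ne0}\Lambda_{S_j}(\vartheta)\ge c_0-\frac{m-\vartheta}2-\frac12\log_p3 .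
\]
The first two terms have positive sum, while $\Phi_m(\vartheta)=0$.
\end{enumerate}
\end{theorem}

For forms of plus type, with the constants that belong to $\Delta=1$, the picture is as follows. For each $\vartheta\in(m-2c_0,m+1)$ the inequality in \eqref{eq:problem} fails at $\vartheta$ for some $\varepsilon=\varepsilon(\vartheta)>0$ and all large $p$: take half of $c_0-\frac{m-\vartheta}2$ if $\vartheta\le m$, and half of $c_0(m+1-\vartheta)$ if $\vartheta\ge m$. On $[0,m-\frac12]\cup[m+1,2m]$ it holds. For $\vartheta\in[m,m+1)$ with $(m+1-\vartheta)\log p\ge4\tau_0$, Theorem~\ref{thm:main} and the bound $\Psi_m\le\frac12$ give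
\[
c_0(m+1-\vartheta)\le\sup_j\Lambda_{S_j}(\vartheta)-\Phi_m(\vartheta)\le\tfrac12(m+1-\vartheta)+\log_p2 ,
\]
so the excess vanishes linearly as $\vartheta\to m+1$. We do not settle the range $(m-\frac12,m-2c_0]$, and we do not obtain a constant for forms of minus type that is uniform over all $p$.

Section~\ref{sec:elem} contains the elementary part and reduces Theorem~\ref{thm:main} to $m=1$. Section~\ref{sec:idea} explains the construction in the plane on small cases. The number fields are constructed in Section~\ref{sec:tower}, and Sections \ref{sec:lattices}--\ref{sec:end} carry out the proof.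

\section{Exponential sums, symmetries and reduction to the plane}\label{sec:elem}

Put $\eta_Q=1$ if $Q$ is of plus type and $\eta_Q=-1$ if $Q$ is of minus type.

\begin{lemma}\label{lem:sums}
Let $j\in\mathbb F_p^\times$. Then $|S_j|=p^{2m-1}-\eta_Qp^{m-1}$, and for $x\ne0$
\[
\Big|\sum_{\xi\in S_j}\chi(B(x,\xi))\Big|\le2p^{m-1/2}.
\]
\end{lemma}

\begin{proof}
First, $\sum_\xi\chi(sQ(\xi))=\eta_Qp^m$ for every $s\ne0$. Indeed, the sum is invariant under isometry and multiplicative over orthogonal sums. For $\mathbb H$ it is $\sum_{x}\sum_y\chi(sxy)=p$. The form $N$ takes the value $0$ once and each nonzero value $p+1$ times, because $\mathbb F_{p^2}^\times$ is cyclic of order $p^2-1$; so for $N$ the sum is $1-(p+1)=-p$.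

Write $1_{S_j}(\xi)=p^{-1}\sum_{s\in\mathbb F_p}\chi(s(Q(\xi)-j))$. For $s\ne0$ complete the square: $sQ(\xi)+B(x,\xi)=sQ(\xi+x/s)-Q(x)/s$. This gives
\[
\sum_{\xi\in S_j}\chi(B(x,\xi))=p^{2m-1}1_{x=0}+\eta_Q\,p^{m-1}\sum_{s\ne0}\chi\big(-js-Q(x)/s\big),
\]
where the first term comes from $s=0$ and the nondegeneracy of $B$. If $Q(x)=0$, the inner sum is $-1$; with $x=0$ this is the formula for $|S_j|$. If $Q(x)\ne0$, it is a Kloosterman sum, and Weil's bound states that $|\sum_{s\ne0}\chi(c_1s+c_2/s)|\le2\sqrt p$ for $c_1,c_2\in\mathbb F_p^\times$.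
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:compl}(i)]
Let $g$ be supported on $F$, $|F|\le p^{\vartheta}$. Expanding the square,
\[
\|\widehat g\|^2_{L^2(S_j)}=\sum_{x,y\in F}g(x)\overline{g(y)}\,\mu(x-y),\qquad \mu(x)=|S_j|^{-1}\sum_{\xi\in S_j}\chi(-B(x,\xi)).
\]
Here $\mu(0)=1$, $|\mu(-x)|=|\mu(x)|$, and $|\mu(x)|\le2p^{m-1/2}/(\frac23p^{2m-1})=3p^{1/2-m}$ for $x\ne0$ by Lemma~\ref{lem:sums}. Bounding $|g(x)g(y)|$ by $\frac12(|g(x)|^2+|g(y)|^2)$ (the Schur test) gives
\[
\|\widehat g\|^2_{L^2(S_j)}\le(1+3|F|p^{1/2-m})\|g\|_2^2\le4\max\{1,p^{\vartheta-m+1/2}\}\|g\|_2^2 .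
\]
Hence $\Lambda_{S_j}(\vartheta)\le\max\{0,\frac{\vartheta-m}2+\frac14\}+\log_p2$, and $\Lambda_{S_j}(\vartheta)\le\frac12+\log_p2$ by \eqref{eq:plancherel}. The smaller of the two bounds is $\Psi_m(\vartheta)+\log_p2$. Finally, $\Psi_m$ and $\Phi_m$ both vanish on $[0,m-\frac12]$ and both equal $\frac12$ on $[m+1,2m]$, and $\log_p2\le\varepsilon$ once $p\ge2^{1/\varepsilon}$.
\end{proof}

\begin{lemma}\label{lem:invariance}
Let $Q,Q'$ be nondegenerate forms on $\mathbb F_p^{2m}$, let $c\in\mathbb F_p^\times$, and let $A$ be a linear bijection with $Q(A\xi)=c\,Q'(\xi)$ for all $\xi$. Then $\Lambda_{S_{cj}(Q)}=\Lambda_{S_j(Q')}$ for all $j\ne0$.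
\end{lemma}

\begin{proof}
The bilinear forms satisfy $B'(x,\xi)=B(c^{-1}Ax,A\xi)$. Given $g$, put $g'(x)=g(c^{-1}Ax)$. The transform of $g'$ with respect to $B'$, at $\xi$, is $\sum_xg(c^{-1}Ax)\chi(-B(c^{-1}Ax,A\xi))=\widehat g(A\xi)$. The map $g\mapsto g'$ is a bijection that preserves support sizes and $\|\cdot\|_2$, and $A$ maps $S_j(Q')$ onto $S_{cj}(Q)$.
\end{proof}

The case $c=1$ shows that isometric forms have the same exponents. We may therefore always take
\begin{equation}\label{eq:normalform}
Q(x_0,v,v')=Q_0(x_0)+v\cdot v'\quad\text{on }\mathbb F_p^2\oplus\mathbb F_p^{m-1}\oplus\mathbb F_p^{m-1},\qquad Q_0\in\{\mathbb H,N\},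
\end{equation}
and then $\eta_Q=\eta_{Q_0}$. We write $B_0$ for the bilinear form of $Q_0$.

\begin{proof}[Proof of Theorem~\ref{thm:compl}(ii)]
Let $c\in\mathbb F_p^\times$. The map $(x,y)\mapsto(cx,y)$ multiplies $\mathbb H$ by $c$, and multiplication by an element of $\mathbb F_{p^2}$ of norm $c$ multiplies $N$ by $c$. The direct sum of these maps is a linear bijection $A$ with $Q(A\xi)=cQ(\xi)$. Apply Lemma~\ref{lem:invariance} with $Q'=Q$.
\end{proof}

The next lemma turns an example in the plane into an example in dimension $2m$. The function is extended so that it is constant along the totally isotropic subspace $\{(0,v,0)\}$. Its transform then lives on the subspace $\zeta'=0$, where each point $\xi_0$ of the conic $S_j(Q_0)$ is thickened to the affine subspace $\{(\xi_0,\zeta,0)\}\subset S_j(Q)$.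

\begin{lemma}\label{lem:lift}
Let $Q$ be as in \eqref{eq:normalform}, let $j\ne0$, let $g_0:\mathbb F_p^2\to\mathbb C$ be nonzero, and put $g(x_0,v,v')=g_0(x_0)1_{v'=0}$. Then $|\operatorname{supp}g|=p^{m-1}|\operatorname{supp}g_0|$ and
\[
\frac{\|\widehat g\|^2_{L^2(S_j(Q))}}{\|g\|_2^2}\ge\frac12\cdot\frac{\|\widehat{g_0}\|^2_{L^2(S_j(Q_0))}}{\|g_0\|_2^2}.
\]
\end{lemma}

\begin{proof}
The statement on supports and $\|g\|_2^2=p^{m-1}\|g_0\|_2^2$ follow from the definition. The pairing of $(x_0,v,v')$ with $(\xi_0,\zeta,\zeta')$ is $B_0(x_0,\xi_0)+v\cdot\zeta'+v'\cdot\zeta$, so summing over $v$ gives $\widehat g(\xi_0,\zeta,\zeta')=p^{m-1}1_{\zeta'=0}\,\widehat{g_0}(\xi_0)$. The points of $S_j(Q)$ with $\zeta'=0$ are those with $\xi_0\in S_j(Q_0)$ and $\zeta$ arbitrary. Hence $\sum_{S_j(Q)}|\widehat g|^2=p^{3(m-1)}\sum_{S_j(Q_0)}|\widehat{g_0}|^2$, and the left side of the claimed inequality equals $\|\widehat{g_0}\|^2_{L^2(S_j(Q_0))}/\|g_0\|_2^2$ times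
\[
\frac{p^{2m-2}|S_j(Q_0)|}{|S_j(Q)|}=\frac{p^m-\eta_Qp^{m-1}}{p^m-\eta_Q}.
\]
This is at least $1-\frac1p$ if $\eta_Q=1$ and at least $1$ if $\eta_Q=-1$.
\end{proof}

\section{The idea in the plane}\label{sec:idea}

Let $m=1$ and $1\le\vartheta<2$. If $|\operatorname{supp}g|\le p^{\vartheta}$, then $|\widehat g(\xi)|^2\le p^{\vartheta}\|g\|_2^2$ by the Cauchy--Schwarz inequality. For $C\ge1$ call $\xi$ a \emph{$C$-peak} of $g$ if $|\widehat g(\xi)|^2\ge C^{-1}p^{\vartheta}\|g\|_2^2$. If $X\subset S_j$ consists of $C$-peaks, then $|S_j|\le2p$ gives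
\begin{equation}\label{eq:peaks}
\frac{\|\widehat g\|^2_{L^2(S_j)}}{\|g\|_2^2}\ge\frac{|X|}{2C}\,p^{\vartheta-1}=\frac{|X|}{2C}\,p^{2\Phi_1(\vartheta)} .
\end{equation}
One peak on the conic gives $\Phi_1$. To beat $\Phi_1$ by a power of $p$ we need a function with many peaks on one conic, so many that $|X|/C$ is a power of $p$. By Plancherel there are at most $Cp^{2-\vartheta}$ peaks in the whole plane. About this many occur when the peaks form an additive subgroup $V$ and $g$ is the indicator function of its annihilator. So we look for a set $V$ of about $p^{2-\vartheta}$ points that behaves like a subgroup and meets a conic in many points.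

\begin{example}[A subfield]\label{ex:subfield}
Replace $\mathbb F_p$ by $\mathbb F_{q^2}$, $\chi$ by a nontrivial additive character $\psi$ of $\mathbb F_{q^2}$, and the base $p$ of the exponents by $q^2$. Let $Q=\mathbb H$, $V=\mathbb F_q^2$ and $F=\{x:\psi(B(x,\xi))=1\text{ for all }\xi\in V\}$. Then $F$ is a subgroup of order $q^4/q^2=q^2$, which corresponds to $\vartheta=1$, and $g=1_F$ has $\widehat g=q^21_V$. Of the $q^2-1$ points of $S_1=\{xy=1\}$, exactly $q-1$ lie in $V$. So
\[
\frac{\|\widehat g\|^2_{L^2(S_1)}}{\|g\|_2^2}=\frac{q^4(q-1)}{(q^2-1)\,q^2}=\frac{q^2}{q+1},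
\]
and the corresponding exponent tends to $\frac14=\Psi_1(1)$, whereas $\Phi_1(1)=0$.
\end{example}

In $\mathbb F_p^2$ the only proper nonzero subgroups are the lines $\{t\xi_0\}$, and $t^2Q(\xi_0)=j$ has at most two solutions. We must use approximate subgroups.

\begin{example}[A box of integer points]\label{ex:box}
Let $Q=\mathbb H$ and $1\le H\le\sqrt p$. Let $V$ and $F$ be the reductions modulo $p$ of the integer points with coordinates at most $H$ and at most $p/(16H)$ in absolute value, and let $g=1_F$. For such $u$ and $x$ we have $|x_1u_2+x_2u_1|\le p/8$, so every term of $\widehat g(u)$ has real part at least $\cos(\pi/4)$, and $|\widehat g(u)|^2\ge\frac12|F|\,\|g\|_2^2$. Since $|F|$ is about $(p/8H)^2$, the points of $V$ are peaks, with a bounded constant, when $H^2$ is comparable to $p^{2-\vartheta}$. But $V$ has few points on $S_j$. If $u_1u_2\equiv j$, then $u_1u_2$ is one of at most two integers $z\ne0$ with $|z|\le p$, and $u_1$ divides $z$. By the divisor bound there are only $p^{o(1)}$ such points.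
\end{example}

In Example~\ref{ex:subfield} the set $V$ is a ring, squared, and the ring has many units. In Example~\ref{ex:box} the ring $\mathbb Z$ has two. The next ring has infinitely many.

\begin{example}[A real quadratic field]\label{ex:golden}
Let $K=\mathbb Q(\sqrt5)$, $\omega=\frac{1+\sqrt5}2$, $\mathcal O_K=\mathbb Z[\omega]$. Let $p$ split in $K$ and let $\mathfrak p$ be a prime above $p$, so that $\mathcal O_K/\mathfrak p=\mathbb F_p$. Let $V$ be the reduction modulo $\mathfrak p$ of the set of pairs $(x,y)\in\mathcal O_K^2$ whose four real conjugates are at most $e^{\tau}$ in absolute value. The lattice $\mathcal O_K^2\subset\mathbb R^4$ has covolume $5$, so for large $\tau$ there are about $\frac{16}5e^{4\tau}$ such pairs, and we should take $e^{4\tau}$ comparable to $p^{2-\vartheta}$. The conjugate of $\omega$ is $-\omega^{-1}$, so the conjugates of $\omega^k$ have absolute values $\omega^k$ and $\omega^{-k}$. Hence the pairs $(\omega^k,\omega^{-k})$ with $|k|\le\tau/\log\omega$ are in the box, and their reductions lie on $S_1$. The reductions are distinct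 if $2e^{\tau}<\sqrt p$, because a nonzero element of $\mathfrak p$ has norm at least $p$ in absolute value and so has a conjugate of size at least $\sqrt p$. We have found $2\lfloor\tau/\log\omega\rfloor+1$ points of one hyperbola, one at each \emph{hyperbolic scale} $k$.
\end{example}

Here $\tau$ is of order $\log p$, so this family gains only a logarithm. What matters is the exchange rate: one pair of real embeddings contributes a factor of order $\tau$ to the number of points on the conic and a factor of order $e^{4\tau}$ to the size of the box. In a totally real field of degree $n$ one can hope to choose the scale independently in each of $n/2$ pairs of embeddings. This would give $\tau^{n/2}$ points in a box of size about $e^{2n\tau}$, and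
\[
\tau^{n/2}=\big(e^{2n\tau}\big)^{\frac{\log\tau}{4\tau}} .
\]
The exponent does not depend on $n$. So we keep $\tau$ \emph{bounded} and let the degree grow, with $e^{2n\tau}=p^{2-\vartheta}$, that is, with $n$ comparable to $\log p$. Then the number of points is a fixed power of $p$.

The price is that a loss of the form $C^n$ is now also a power of $p$. Such losses are harmless only if $C$ is an absolute constant, for then $\sqrt\tau/C>1$ when $\tau$ is a large constant. This leads to three tasks.
\begin{enumerate}
\item[(a)] Every comparison between a box and the lattice $\mathcal O_K$ loses a power of the discriminant $D_K$. We need fields of large degree $n$ with $D_K\le C^n$, totally real, and with a prime of residue field $\mathbb F_p$, where $C$ does not depend on $p$ (Section~\ref{sec:tower}).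
\item[(b)] We need a function whose peaks fill the box, with constant $C^n$ (Section~\ref{sec:test}).
\item[(c)] We need $(c\sqrt\tau)^n$ solutions of one equation $xy=z$ in the box, without any knowledge of the units of $K$ (Section~\ref{sec:points}).
\end{enumerate}

\section{Fields of bounded root discriminant in which $p$ splits}\label{sec:tower}

The \emph{root discriminant} of a number field $K$ of degree $n$ is $|D_K|^{1/n}$. If $K/K_0$ is unramified at all finite places, then $|D_K|=|D_{K_0}|^{[K:K_0]}$, so $K$ and $K_0$ have the same root discriminant. We call an extension \emph{everywhere unramified} if it is unramified at all finite places and every real place has only real places above it. Task (a) asks for a real quadratic field $K_0$ with everywhere unramified extensions of unbounded degree in which the primes above $p$ split completely. If the degrees were bounded, the largest such extension would have a finite Galois group $G$. We show that $G$ has many generators, because many primes ramify in $K_0$, and few relations, because $K_0$ has few units. The following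 inequality says that a finite $2$-group cannot have both.

\begin{lemma}[Golod--Shafarevich inequality]\label{lem:GS}
Let $G$ be a finite $2$-group, $d=\dim H^1(G,\mathbb F_2)$, $r=\dim H^2(G,\mathbb F_2)$, and assume $d\ge3$. Then $r>d^2/4$.
\end{lemma}

\begin{proof}
The group algebra $\mathcal A=\mathbb F_2[G]$ is a local ring whose maximal ideal is the augmentation ideal $I$, which is nilpotent. For a finitely generated $\mathcal A$-module $Y$, lift a basis of $Y/IY$ to $Y$. By Nakayama's lemma this defines a surjection $\mathcal A^b\to Y$, and its kernel lies in $I\mathcal A^b$ because $\mathcal A^b/I\mathcal A^b\to Y/IY$ is bijective. Starting from $Y=\mathbb F_2$ and repeating the step with the kernel, we obtain a free resolution $\cdots\to\mathcal A^{b_2}\to\mathcal A^{b_1}\to\mathcal A\to\mathbb F_2\to0$ in which each differential has image in $I$ times its target. The differentials vanish after applying $\operatorname{Hom}_{\mathcal A}(\cdot,\mathbb F_2)$, so $b_i=\dim H^i(G,\mathbb F_2)$. Thus we have an exact sequence $\mathcal A^r\xrightarrow{\partial_2}\mathcal A^d\xrightarrow{\partial_1}I\to0$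 with $\partial_2(\mathcal A^r)\subset I\mathcal A^d$.

Let $n\ge1$. Since $\partial_2(I^{n-1}\mathcal A^r)\subset I^n\mathcal A^d$ and $\partial_1(I^n\mathcal A^d)=I^{n+1}$, there is an induced sequence
\[
(\mathcal A/I^{n-1})^r\to(\mathcal A/I^n)^d\to I/I^{n+1}\to0 .
\]
It is exact in the middle: if $\partial_1x\in I^{n+1}=\partial_1(I^n\mathcal A^d)$, then $x\in I^n\mathcal A^d+\ker\partial_1$. Put $c_n=\dim\mathcal A/I^n$, so that $c_0=0$, $c_1=1$ and $c_n\le|G|$. Counting dimensions gives $d\,c_n\le(c_{n+1}-1)+r\,c_{n-1}$. For $0<t<1$ the series $C(t)=\sum_{n\ge1}c_nt^n$ converges, because $G$ is finite. Multiply by $t^{n+1}$ and sum over $n\ge1$: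
\[
dt\,C(t)\le\big(C(t)-t\big)-\frac{t^2}{1-t}+rt^2C(t)=C(t)-\frac t{1-t}+rt^2C(t).
\]
So $(1-dt+rt^2)C(t)>0$, and $1-dt+rt^2>0$ since $C(t)>0$. The value $t=2/d<1$ gives $4r/d^2>1$.
\end{proof}

To bound the number of relations we use the Tate cohomology groups $\widehat H^i(G,Y)$, $i\in\mathbb Z$, of a finite group $G$ with values in a $G$-module $Y$. We recall the facts that are needed.
\begin{enumerate}
\item[(T1)] A short exact sequence of modules gives a long exact sequence, infinite in both directions. The groups are killed by $|G|$, and they commute with direct products of modules.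
\item[(T2)] $\widehat H^0(G,Y)=Y^G/N_GY$, where $N_G=\sum_{\sigma\in G}\sigma$, and $\widehat H^{-3}(G,\mathbb Z)=H_2(G,\mathbb Z)$.
\item[(T3)] (Shapiro's lemma.) If $Y$ is induced from a module $Y_0$ over a subgroup $G_0$, then $\widehat H^i(G,Y)\cong\widehat H^i(G_0,Y_0)$.
\item[(T4)] If $L_w/K_v$ is an unramified extension of nonarchimedean local fields, then all Tate groups of its Galois group with values in the units of $L_w$ vanish.
\item[(T5)] (Tate's theorem.) If $L/K_0$ is a Galois extension of number fields with group $G$, and $C_L=J_L/L^\times$ is the idele class group of $L$, then $\widehat H^i(G,\mathbb Z)\cong\widehat H^{i+2}(G,C_L)$ for all $i$.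
\end{enumerate}
We also use the Hilbert class field: the maximal abelian everywhere unramified extension of $L$ has Galois group isomorphic to the class group of $L$, and the class of a prime corresponds to its Frobenius element.

The root discriminant must not depend on $p$, so the base field has to come from a list fixed in advance, and $p$ has to split in it. A list of three quadratic fields is enough. Fix $\Delta$ as in Theorem~\ref{thm:main}, and choose two disjoint sets of ten primes, all congruent to $1$ modulo $4$ and prime to $\Delta$. Let $a$ and $b$ be their products.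

\begin{proposition}\label{prop:tower}
Let $p\nmid2ab$ be a prime and let $n=2^l$ with $l\ge1$. There is a totally real field $K$ of degree $n$ in which $p$ splits completely and whose discriminant is $D_K=R^n$ with $R\in\{\sqrt a,\sqrt b,\sqrt{ab}\}$. In particular $\gcd(D_K,\Delta)=1$.
\end{proposition}

\begin{proof}
Since $\big(\frac ap\big)\big(\frac bp\big)\big(\frac{ab}p\big)=1$, one of the three symbols is $1$, and $p$ splits in some $K_0\in\{\mathbb Q(\sqrt a),\mathbb Q(\sqrt b),\mathbb Q(\sqrt{ab})\}$. Its discriminant is $D_0=q_1\cdots q_s$ with $s\in\{10,20\}$ and distinct primes $q_i\equiv1\pmod4$. Let $T$ be the set of the two primes of $K_0$ above $p$. In a fixed algebraic closure, let $\mathcal F$ be the family of finite Galois extensions of $K_0$ of $2$-power degree that are everywhere unramified and in which both primes of $T$ split completely. The family is closed under composita, since the Galois group, the inertia groups and the decomposition groups of a compositum embed in the products of those of the two fields.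

We claim that the degrees in $\mathcal F$ are unbounded. Suppose not. Then a member $L$ of largest degree contains all members of $\mathcal F$. Let $G=\operatorname{Gal}(L/K_0)$, with $d$ and $r$ as in Lemma~\ref{lem:GS}; note that $H^1(G,\mathbb F_2)=\operatorname{Hom}(G,\mathbb F_2)$.

\emph{Generators: $d\ge7$.} Let $\Gamma=\mathbb Q(\sqrt{q_1},\dots,\sqrt{q_s})$, a totally real field of degree $2^s$ that contains $K_0$. As $q_i\equiv1\pmod4$, the field $\mathbb Q(\sqrt{q_i})$ is ramified only at $q_i$. So $\Gamma/\mathbb Q$ is ramified only at the $q_i$, with ramification index $2$, which is also the ramification index of $q_i$ in $K_0$. Hence $\Gamma/K_0$ is everywhere unramified, with group $(\mathbb Z/2)^{s-1}$. The subfield fixed by the Frobenius elements of the two primes of $T$ belongs to $\mathcal F$ and has group $(\mathbb Z/2)^{s'}$ with $s'\ge s-3$. This group is a quotient of $G$, so $d\ge s-3\ge7$.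

\emph{Relations: $r\le d+4$.} The plan is to move from $H_2(G,\mathbb Z)$ to the idele classes by (T5), and from there to units. Let $U=\prod_wU_w\subset J_L$, where $U_w$ is the unit group of $L_w$ if $w$ is finite and not above $T$, and $U_w=L_w^\times$ otherwise. Then $\mathcal E_L=U\cap L^\times$ is the group of $T$-units of $L$, and $J_L/UL^\times$ is the quotient $Cl_T(L)$ of the class group of $L$ by the classes of the primes above $T$. There are exact sequences of $G$-modules
\[
1\to\mathcal E_L\to U\to UL^\times/L^\times\to1,\qquad1\to UL^\times/L^\times\to C_L\to Cl_T(L)\to1 .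
\]

The finite group $Cl_T(L)$ has odd order; this is where the maximality of $L$ enters. Otherwise it has a quotient of order $2$, and the Hilbert class field of $L$ contains a quadratic extension $L'/L$, everywhere unramified, in which all primes above $T$ split. The conjugates of $L'$ over $K_0$ have the same properties, because $G$ permutes the primes above $T$. Their compositum is Galois over $K_0$, of $2$-power degree, everywhere unramified over $K_0$, and split at $T$. It is a member of $\mathcal F$ larger than $L$, a contradiction. By (T1) the Tate groups of $Cl_T(L)$ are killed by a power of $2$; they are also killed by the odd order of $Cl_T(L)$, so they vanish.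

The Tate groups of $U$ vanish as well. Indeed, $U$ is the product over the places $v$ of $K_0$ of the modules $\prod_{w\mid v}U_w$, each induced from the module $U_w$ over a decomposition group $G_w$. If $v\in T$ or $v$ is real, then $G_w$ is trivial. For the other $v$ apply (T4). Now (T3) and (T1) give the claim.

The two long exact sequences, with (T2) and (T5) for $i=-3$, yield
\[
H_2(G,\mathbb Z)\cong\widehat H^{-1}(G,C_L)\cong\widehat H^{-1}(G,UL^\times/L^\times)\cong\widehat H^0(G,\mathcal E_L)=\mathcal E_{K_0}/N_G\mathcal E_L ,
\]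
where $\mathcal E_{K_0}=\mathcal E_L^G$ is the group of $T$-units of $K_0$. By the $T$-unit theorem its rank is the number of infinite places plus $|T|$ minus $1$, so $\mathcal E_{K_0}\cong\{\pm1\}\times\mathbb Z^3$. Hence $H_2(G,\mathbb Z)$ is generated by four elements. The space $H^2(G,\mathbb F_2)$ is dual to $H_2(G,\mathbb F_2)$, and the universal coefficient theorem gives
\[
r=\dim H_2(G,\mathbb Z)/2+\dim\operatorname{Tor}(G^{\mathrm{ab}},\mathbb F_2)\le4+d ,
\]
because for the finite abelian group $G^{\mathrm{ab}}$ the $2$-torsion $\operatorname{Tor}(G^{\mathrm{ab}},\mathbb F_2)$ has the same order as $G^{\mathrm{ab}}/2$, namely $2^d$.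

\emph{Contradiction.} Lemma~\ref{lem:GS} gives $d^2/4<d+4$, so $d<2+\sqrt{20}<7$, against $d\ge7$. This comparison is the reason for taking ten primes. The claim is proved.

Choose $L\in\mathcal F$ with $[L:K_0]\ge2^{l-1}$. A finite $2$-group has subgroups of every index dividing its order; let $K$ be the fixed field of a subgroup of index $2^{l-1}$ in $\operatorname{Gal}(L/K_0)$. Then $[K:\mathbb Q]=n$. As $K/K_0$ is everywhere unramified, $K$ is totally real and $D_K=D_0^{n/2}=R^n$ with $R=\sqrt{D_0}$. The prime $p$ splits in $K_0$ and the primes of $T$ split completely in $K$, so $p$ splits completely in $K$.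
\end{proof}

\section{Parameters and lattices}\label{sec:lattices}

\subsection{Parameters}

Put
\[
\rho_0=\sqrt{ab\Delta},\qquad\tau_0=\big(12288\,e^2\rho_0^4\big)^2 .
\]
The number $\rho_0$ will bound all root discriminants, and $\tau_0$ is chosen so that $\sqrt{\tau_0}$ exceeds the total loss per degree, $12288\rho_0^4$, by the factor $e^2$. From now on $p$ is an odd prime, inert in $\mathbb Q(\sqrt\Delta)$ if $\Delta>1$, and $\vartheta\in[1,2)$ satisfies $(2-\vartheta)\log p\ge4\tau_0$. Then $p\ge e^{4\tau_0}>2\rho_0^2=2ab\Delta$, so $p\nmid2ab\Delta$. Let $n$ be the largest power of $2$ with $n\le(2-\vartheta)\log p/(2\tau_0)$. The hypothesis on $\vartheta$ and $p$ says exactly that $n\ge2$. Define $\tau=(2-\vartheta)\log p/(2n)$. By the choice of $n$, and since $2-\vartheta\le1$,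
\begin{equation}\label{eq:params}
e^{2n\tau}=p^{2-\vartheta},\qquad\tau_0\le\tau<2\tau_0,\qquad p^{1/n}\ge e^{2\tau}.
\end{equation}
Take $K$ and $R$ from Proposition~\ref{prop:tower}, let $\mathfrak p$ be a prime of $K$ above $p$, so that $\mathcal O_K/\mathfrak p=\mathbb F_p$, and put $\rho=R\sqrt\Delta$. Then
\begin{equation}\label{eq:rho}
1\le\rho\le\rho_0,\qquad e^{\tau}>\tau_0>2\rho .
\end{equation}

\subsection{A quadratic algebra over $K$}

Both types of form are treated at once by lifting the plane $(\mathbb F_p^2,Q_0)$ to a ring $\mathcal O$ of rank $2$ over $\mathcal O_K$, with an involution $u\mapsto\bar u$ whose norm $\nu(u)=u\bar u\in\mathcal O_K$ reduces to $Q_0$. Let $\sigma_1,\dots,\sigma_n$ be the real embeddings of $K$.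

\emph{The case $\Delta=1$.} Let $E=K\times K$, with $K$ embedded diagonally, $\mathcal O=\mathcal O_K\times\mathcal O_K$, and $\overline{(x,y)}=(y,x)$. Then $\nu(x,y)=xy$. For $u=(x,y)$ put $u_i=\sigma_i(x)$ and $u_i'=\sigma_i(y)$.

\emph{The case $\Delta>1$.} Let $\mathfrak o$ be the ring of integers of $\mathbb Q(\sqrt\Delta)$. A prime dividing $\Delta$ ramifies in $\mathbb Q(\sqrt\Delta)$ but not in $K$, so $E=K(\sqrt\Delta)$ is a quadratic extension of $K$, and it is totally real. For linearly disjoint fields with coprime discriminants the ring of integers of the compositum is the tensor product of the two rings, and the discriminants multiply accordingly. Thus $\mathcal O:=\mathcal O_E=\mathcal O_K\otimes\mathfrak o$ and $D_E=D_K^2\Delta^n=\rho^{2n}$. The involution is the conjugation of $E/K$. Let $u\mapsto u_i$ and $u\mapsto u_i'$ be the two real embeddings of $E$ that extend $\sigma_i$.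

In both cases we embed $E$ in $\mathbb R^{2n}$ by $u\mapsto(u_i,u_i')_{i\le n}$. The involution swaps $u_i$ and $u_i'$, and $\sigma_i(\nu(u))=u_iu_i'$. The trace $\operatorname{Tr}=\operatorname{Tr}_{E/\mathbb Q}$ is the sum of the coordinates, so $\operatorname{Tr}(uv)=\langle u,v\rangle$ is the standard dot product. Let $|x|_\infty$ be the largest absolute value of a coordinate of $x\in\mathbb R^{2n}$. The ring of integers of a totally real field has covolume equal to the square root of the discriminant, so $\mathcal O$ has covolume $(\sqrt{D_K})^2=\rho^n$ if $\Delta=1$ and $\sqrt{D_E}=\rho^n$ if $\Delta>1$.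

Let $\varphi:\mathcal O\to\kappa=\mathcal O/\mathfrak p\mathcal O$ be the reduction map. The ideal $\mathfrak p\mathcal O$ is stable under the involution, which therefore descends to $\kappa$. If $\Delta=1$, then $\kappa=\mathbb F_p\times\mathbb F_p$ with the swap. If $\Delta>1$, then $\kappa=\mathbb F_p\otimes\mathfrak o=\mathfrak o/p\mathfrak o$, which is $\mathbb F_{p^2}$ because $p$ is inert; the involution sends $\sqrt\Delta\ne0$ to its negative, so it is the nontrivial automorphism $x\mapsto x^p$. Hence $Q_0(x)=x\bar x$ is $\mathbb H$ in the first case and $N$ in the second, and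
\begin{equation}\label{eq:reduction}
Q_0(\varphi(u))=\nu(u)\bmod\mathfrak p\qquad(u\in\mathcal O).
\end{equation}

\subsection{Dual lattices and short vectors}

Frequencies $\xi\in\kappa$ are lifted to $\mathcal O$. The points $x\in\kappa$ on which the test function lives are characters of the frequency space, so they lift to the dual lattices
\[
\mathcal O^\vee=\{\gamma\in E:\operatorname{Tr}(\gamma\mathcal O)\subset\mathbb Z\},\qquad M=\{\gamma\in E:\operatorname{Tr}(\gamma\,\mathfrak p\mathcal O)\subset\mathbb Z\}.
\]
The lattice $\mathfrak p\mathcal O$ has index $p^2$ in $\mathcal O$, and dual lattices have reciprocal covolumes, so $\operatorname{covol}(M)=p^{-2}\rho^{-n}$. For $\gamma\in M$ the map $u\mapsto e^{2\pi i\langle\gamma,\bar u\rangle}$ is a character of $\mathcal O$ that is trivial on $\mathfrak p\mathcal O$, hence a character of $\kappa$. As $B_0$ is nondegenerate, every character of $\kappa$ is $\xi\mapsto\chi(B_0(x,\xi))$ for a unique $x$. So there is a unique $\alpha(\gamma)\in\kappa$ with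
\begin{equation}\label{eq:alpha}
e^{2\pi i\langle\gamma,\bar u\rangle}=\chi\big(B_0(\alpha(\gamma),\varphi(u))\big)\qquad(u\in\mathcal O).
\end{equation}
The map $\alpha:M\to\kappa$ is a homomorphism, and its kernel is $\mathcal O^\vee$. In Example~\ref{ex:box}, where $K=\mathbb Q$, one has $M=p^{-1}\mathbb Z^2$ and $\alpha(\gamma)=p\gamma\bmod p$.

These lattices are ideals, and an ideal has no vector that is short in all coordinates. This is the only arithmetic information about their shape that we need.

\begin{lemma}\label{lem:short}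
Put $\delta=p^{-1/n}\rho^{-1}$. Every nonzero element $u$ of $\mathfrak p\mathcal O$, of $\mathcal O^\vee$, of $M$ satisfies $|u|_\infty\ge p^{1/n}$, $|u|_\infty\ge\rho^{-1}$, $|u|_\infty\ge\delta$, respectively.
\end{lemma}

\begin{proof}
Let $L$ be a totally real field of degree $h$ and $\mathfrak a$ a fractional ideal of $L$. A nonzero $x\in\mathfrak a$ has $|N_{L/\mathbb Q}(x)|\ge N\mathfrak a$, so some conjugate of $x$ has absolute value at least $(N\mathfrak a)^{1/h}$. The dual of $\mathfrak a$ for the trace form is $\mathfrak a^{-1}\mathfrak d_L^{-1}$, where the different $\mathfrak d_L$ has norm $D_L$. If $\Delta=1$, the three lattices are $\mathfrak a\times\mathfrak a$ with $\mathfrak a=\mathfrak p$, $\mathfrak d_K^{-1}$, $\mathfrak p^{-1}\mathfrak d_K^{-1}$, of norms $p$, $\rho^{-n}$, $p^{-1}\rho^{-n}$; apply the bound with $h=n$ to a nonzero component of $u$. If $\Delta>1$, they are fractional ideals of $E$ of norms $p^2$, $\rho^{-2n}$, $p^{-2}\rho^{-2n}$, and $h=2n$.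
\end{proof}

\section{A function whose peaks fill a box}\label{sec:test}

We want every $\varphi(u)$ with $|u|_\infty\le\rho e^{\tau}$ to be a peak. The indicator function of Example~\ref{ex:box} does not survive the passage to large degree. The phase $\langle\gamma,\bar u\rangle$ is now a sum of $2n$ terms, and to keep it below $\frac18$ one would have to shrink each side of the dual box by a factor of order $n$. This loses a factor of order $n^{2n}$, which is not of the form $C^n$. Instead we weight the points of $M$ by the convolution of a cube with itself. The Fourier transform of this weight is nonnegative and is a product over the coordinates. By Poisson summation, $\widehat g(\varphi(u))$ is then a sum of nonnegative terms, and we keep one of them. The proof below obtains the same bound from the Cauchy--Schwarz inequality, with no question of convergence.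

\begin{lemma}\label{lem:test}
There is a nonzero function $g:\kappa\to[0,\infty)$ with $|\operatorname{supp}g|\le p^{\vartheta}$ such that
\[
|\widehat g(\varphi(u))|^2\ge(4096\rho^2)^{-n}\,p^{\vartheta}\,\|g\|_2^2\qquad\text{for all }u\in\mathcal O\text{ with }|u|_\infty\le\rho e^{\tau}.
\]
\end{lemma}

\begin{proof}
Let $\beta=e^{-\tau}/(8\rho)$, $\Omega=[-\beta,\beta]^{2n}$, and let $w(\gamma)$ be the Lebesgue measure of $\Omega\cap(\Omega+\gamma)$. Then $0\le w\le(2\beta)^{2n}$, $w(-\gamma)=w(\gamma)$ by translation, and $w(\gamma)=0$ unless $|\gamma|_\infty<2\beta$. Define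
\[
g(x)=\sum_{\gamma\in M,\ \alpha(\gamma)=x}w(\gamma),\qquad x\in\kappa .
\]
We have $g\ge0$ and $g(0)\ge w(0)>0$.

\emph{Support.} By Lemma~\ref{lem:short} a half-open cube of side $\delta$ contains at most one point of $M$, and $(-2\beta,2\beta)^{2n}$ is covered by $\lceil4\beta/\delta\rceil^{2n}$ such cubes. By \eqref{eq:params} and \eqref{eq:rho}, $4\beta/\delta=\frac12p^{1/n}e^{-\tau}\ge\frac12e^{\tau}\ge1$, so $\lceil4\beta/\delta\rceil\le8\beta/\delta=p^{1/n}e^{-\tau}$. Hence $|\operatorname{supp}g|\le p^2e^{-2n\tau}=p^{\vartheta}$.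

\emph{Norm.} The sum defining $g(x)$ has at most one nonzero term. Indeed, two contributing points differ by an element of $\ker\alpha=\mathcal O^\vee$ with all coordinates smaller than $4\beta<\rho^{-1}$, and this element vanishes by Lemma~\ref{lem:short}. So $g\le(2\beta)^{2n}$ and $\|g\|_2^2\le p^{\vartheta}(16\beta^4)^n$.

\emph{Transform.} Let $u\in\mathcal O$ with $|u|_\infty\le\rho e^{\tau}=1/(8\beta)$. By \eqref{eq:alpha},
\[
\widehat g(\varphi(u))=\sum_{\gamma\in M}w(\gamma)e^{-2\pi i\langle\gamma,\bar u\rangle}.
\]
Put $f(x)=1_\Omega(x)e^{2\pi i\langle x,\bar u\rangle}$ on $\mathbb R^{2n}$ and $P(x)=\sum_{\gamma\in M}f(x+\gamma)$, a locally finite sum. Let $\mathcal D$ be a fundamental parallelepiped for $M$. Expanding $|P|^2$ as a sum over pairs $(\gamma',\gamma'+\gamma)$ and unfolding the sum over $\gamma'$,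
\[
\int_{\mathcal D}|P|^2=\sum_{\gamma\in M}\int_{\mathbb R^{2n}}f(x)\overline{f(x+\gamma)}\,dx=\sum_{\gamma\in M}w(-\gamma)e^{-2\pi i\langle\gamma,\bar u\rangle}=\widehat g(\varphi(u)).
\]
Also $\int_{\mathcal D}P=\int_{\mathbb R^{2n}}f$ is a product of $2n$ integrals $\int_{-\beta}^\beta\cos(2\pi tc)\,dt$, where $c$ runs through the coordinates of $\bar u$. Since $|2\pi tc|\le\pi/4$, the integrand is at least $1/\sqrt2$ and each integral is at least $\sqrt2\,\beta$. The Cauchy--Schwarz inequality on $\mathcal D$ gives
\[
\widehat g(\varphi(u))\ge\frac{|\int_{\mathcal D}P|^2}{\operatorname{covol}(M)}\ge(\sqrt2\,\beta)^{4n}p^2\rho^n=p^2\rho^n(4\beta^4)^n .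
\]

\emph{Conclusion.} By \eqref{eq:params}, $\beta^{4n}=e^{-4n\tau}(8\rho)^{-4n}=p^{2\vartheta-4}(4096\rho^4)^{-n}$. Therefore
\[
\frac{|\widehat g(\varphi(u))|^2}{\|g\|_2^2}\ge\frac{p^4\rho^{2n}(16\beta^8)^n}{p^{\vartheta}(16\beta^4)^n}=p^{4-\vartheta}\rho^{2n}\beta^{4n}=\frac{p^{\vartheta}}{(4096\rho^2)^n}.\qedhere
\]
\end{proof}

\section{Many points on one conic}\label{sec:points}

In Example~\ref{ex:golden} an explicit unit supplied a solution of $xy=1$ at each scale. In the fields of Proposition~\ref{prop:tower} we know nothing about the size of the units. The substitute has three steps. Minkowski's theorem gives, at each scale, an element $u$ of bounded norm $\nu(u)$. One element can serve only few scales, because its norm is not too small. The norm takes few values, so one value is taken often. We use Minkowski's theorem in this form: a compact convex set in $\mathbb R^h$, symmetric about $0$, of volume at least $2^h$ times the covolume of a lattice, contains a nonzero point of the lattice.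

Let $\mathcal K$ be the set of $k\in\mathbb Z^n$ with $|k_i|\le\tau$ for all $i$ and $k_{2i}=-k_{2i-1}$ for $1\le i\le n/2$; recall that $n$ is even. Then $\sum_ik_i=0$ for $k\in\mathcal K$, and $|\mathcal K|=(2\lfloor\tau\rfloor+1)^{n/2}\ge\tau^{n/2}$.

\begin{lemma}\label{lem:minkowski}
For each $k\in\mathcal K$ there is $u=u(k)\in\mathcal O$ with $\nu(u)\ne0$ and
\begin{equation}\label{eq:scale}
|u_i|\le\sqrt\rho\,e^{k_i},\qquad|u_i'|\le\sqrt\rho\,e^{-k_i}\qquad(1\le i\le n).
\end{equation}
\end{lemma}

\begin{proof}
Let $\Delta>1$. The box \eqref{eq:scale} has volume $(4\rho)^n=2^{2n}\operatorname{covol}(\mathcal O)$, so it contains a nonzero $u\in\mathcal O$, and $\nu(u)\ne0$ because $E$ is a field. Let $\Delta=1$, so that $\rho=R$. Now $E$ has zero divisors, and the same argument might return a point $(x,0)$. We therefore treat the two components separately. The boxes $\{|t_i|\le\sqrt R\,e^{k_i}\}$ and $\{|t_i|\le\sqrt R\,e^{-k_i}\}$ in $\mathbb R^n$ both have volume $2^nR^{n/2}=2^n\operatorname{covol}(\mathcal O_K)$; this is where $\sum_ik_i=0$ is used. They contain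 nonzero $x,y\in\mathcal O_K$, and $u=(x,y)$ has $\nu(u)=xy\ne0$.
\end{proof}

\begin{lemma}\label{lem:points}
There are $j\in\mathbb F_p^\times$ and a set $X\subset S_j(Q_0)$ with $|X|\ge\tau^{n/2}(3\rho^2)^{-n}$ such that every point of $X$ is of the form $\varphi(u)$ with $u\in\mathcal O$ and $|u|_\infty\le\rho e^{\tau}$.
\end{lemma}

\begin{proof}
\emph{One element serves at most $\rho^n$ scales.} Let $u=u(k)$ for some $k$. Since $\nu(u)$ is a nonzero element of the field $K$, all products $u_iu_i'=\sigma_i(\nu(u))$ are nonzero. If $u=u(k')$, then \eqref{eq:scale} puts $k'_i$ in the interval $[\log(|u_i|/\sqrt\rho),\log(\sqrt\rho/|u_i'|)]$, of length $\ell_i=\log(\rho/|u_iu_i'|)\ge0$. It contains at most $1+\ell_i\le e^{\ell_i}$ integers, and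
\[
\prod_{i=1}^ne^{\ell_i}=\frac{\rho^n}{|N_{K/\mathbb Q}(\nu(u))|}\le\rho^n ,
\]
because the norm of a nonzero algebraic integer is a nonzero integer. So there are at least $\tau^{n/2}\rho^{-n}$ distinct elements among the $u(k)$.

\emph{The norm takes at most $(3\rho)^n$ values.} By \eqref{eq:scale} all conjugates of $\nu(u(k))$ lie in $[-\rho,\rho]$. A nonzero element of $\mathcal O_K$ has a conjugate of absolute value at least $1$, so a half-open unit cube in $\mathbb R^n$ contains at most one point of $\mathcal O_K$. The cube $[-\rho,\rho]^n$ is covered by $(\lfloor2\rho\rfloor+1)^n\le(3\rho)^n$ of them.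

By the pigeonhole principle there are $z\in\mathcal O_K\setminus\{0\}$ and a set $Z$ of at least $\tau^{n/2}(3\rho^2)^{-n}$ distinct elements $u(k)$ with $\nu(u(k))=z$. Each $u\in Z$ has $|u|_\infty\le\sqrt\rho\,e^{\tau}\le\rho e^{\tau}$. Put $j=z\bmod\mathfrak p$ and $X=\varphi(Z)$, so that $Q_0=j$ on $X$ by \eqref{eq:reduction}. It remains to see that nothing collapses modulo $\mathfrak p$. By \eqref{eq:params} and \eqref{eq:rho}, $p^{1/n}\ge e^{2\tau}>2\rho e^{\tau}$. The nonzero element $z$ has $|z|_\infty\le\rho$, and the difference of two distinct elements of $Z$ has all coordinates at most $2\rho e^{\tau}$. By Lemma~\ref{lem:short} neither lies in $\mathfrak p\mathcal O$. Hence $j\ne0$ and $|X|=|Z|$.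
\end{proof}

\section{End of the proofs}\label{sec:end}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Let $\vartheta\in[m,m+1)$ with $(m+1-\vartheta)\log p\ge4\tau_0$. Put $\vartheta_1=\vartheta-m+1\in[1,2)$, so that $2-\vartheta_1=m+1-\vartheta$, and apply Sections \ref{sec:lattices}--\ref{sec:points} with $\vartheta_1$ in place of $\vartheta$. Let $g_0$ be the function of Lemma~\ref{lem:test}, and let $j$ and $X$ be as in Lemma~\ref{lem:points}. The points of $X$ are $C$-peaks of $g_0$ with $C=(4096\rho^2)^n$. By \eqref{eq:peaks}, $\tau\ge\tau_0$ and $\rho\le\rho_0$,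
\[
\frac{\|\widehat{g_0}\|^2_{L^2(S_j(Q_0))}}{\|g_0\|_2^2}\ge\frac{p^{\vartheta_1-1}}2\Big(\frac{\sqrt\tau}{12288\,\rho^4}\Big)^n\ge\tfrac12\,p^{\vartheta-m}e^{2n}.
\]
By Lemma~\ref{lem:invariance} we may assume that $Q$ is given by \eqref{eq:normalform}, and under the hypotheses of the theorem the form $Q_0$ there is the form $x\bar x$ on $\kappa$. Lemma~\ref{lem:lift} gives $g$ on $\mathbb F_p^{2m}$ with $|\operatorname{supp}g|\le p^{\vartheta_1+m-1}=p^{\vartheta}$ and $\|\widehat g\|^2_{L^2(S_j)}/\|g\|_2^2\ge\frac14p^{\vartheta-m}e^{2n}$. Since $n\ge2$ we have $\frac14e^{2n}\ge e^n$, and by \eqref{eq:params}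
\[
e^n=p^{(2-\vartheta_1)/(2\tau)}\ge p^{(m+1-\vartheta)/(4\tau_0)}=p^{2c_0(m+1-\vartheta)} .
\]
Taking square roots and logarithms gives $\Lambda_{S_j}(\vartheta)\ge\frac{\vartheta-m}2+c_0(m+1-\vartheta)$. The constant $\tau_0$ depends only on $\Delta$, through the choice of $a$ and $b$.
\end{proof}

To reach below $\vartheta=m$ we cut an extremal set at $\vartheta=m$ into smaller pieces. One of them retains a fair share of the norm.

\begin{proof}[Proof of Theorem~\ref{thm:compl}(iii)]
Fix $j\ne0$. If $F$ is the disjoint union of nonempty sets $F_i$ and $g$ is supported on $F$, then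
\[
\|\widehat g\|_{L^2(S_j)}\le\sum_i\mathcal R_j(F_i)\,\|g1_{F_i}\|_2\le\Big(\sum_i\mathcal R_j(F_i)^2\Big)^{1/2}\|g\|_2 ,
\]
so $\mathcal R_j(F)^2\le\sum_i\mathcal R_j(F_i)^2$. Choose $F$ with $|F|\le p^m$ and $\mathcal R_j(F)=p^{\Lambda_{S_j}(m)}$. Since $\vartheta>m-2c_0>0$, we have $\lfloor p^{\vartheta}\rfloor\ge\frac12p^{\vartheta}$, and $F$ splits into at most $\lceil p^m/\lfloor p^{\vartheta}\rfloor\rceil\le2p^{m-\vartheta}+1\le3p^{m-\vartheta}$ pieces of size at most $p^{\vartheta}$. Some piece has $\mathcal R_j(F_i)^2\ge\mathcal R_j(F)^2/(3p^{m-\vartheta})$. Hence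
\[
\Lambda_{S_j}(\vartheta)\ge\Lambda_{S_j}(m)-\frac{m-\vartheta}2-\frac12\log_p3 .
\]
Now take the supremum over $j$ and apply Theorem~\ref{thm:main} with $\vartheta=m$, where its hypothesis reads $p\ge e^{4\tau_0}$.
\end{proof}

\begin{remark}[The role of $\Delta$]\label{rem:delta}
That $p$ is inert is used only to identify $\kappa$ with $\mathbb F_{p^2}$. If $p$ splits in $\mathbb Q(\sqrt\Delta)$, then $\kappa=\mathbb F_p\times\mathbb F_p$ with the swap, and $Q_0$ is of plus type. That $\Delta$ is positive is used to have two real coordinates above each $\sigma_i$. For $\Delta<0$ they would be replaced by one complex coordinate $u_i$ with $\sigma_i(\nu(u))=|u_i|^2$; the equation $\nu(u)=z$ would then fix all absolute values $|u_i|$, and there would be no scales to vary.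
\end{remark}

\begin{remark}[Forms of minus type]\label{rem:minus}
The primes $p\equiv\pm2\pmod5$ are inert in $\mathbb Q(\sqrt5)$, and there are infinitely many of them. So Theorem~\ref{thm:main} with $\Delta=5$ and $\vartheta=m$ shows that the answer to the Problem remains negative if only forms of minus type are admitted. It does not give one constant for all large $p$. Our $\tau_0(\Delta)$ is at least $\Delta^4$, and finitely many discriminants $\Delta_1,\dots,\Delta_h$ do not suffice, since the infinitely many primes $p\equiv1\pmod{4\Delta_1\cdots\Delta_h}$ split in all the fields $\mathbb Q(\sqrt{\Delta_i})$.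
\end{remark}

\begin{thebibliography}{1}

\bibitem{PX}
Thang Pham and Boqing Xue,
\emph{Sharp spherical extension theorem in $\mathbb F_q^{2m}$ and applications},
arXiv:2609.39876 (2026).

\end{thebibliography}
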